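\title{Groups of exponent six have no model companion}

\begin{abstract}
For $n>1$ let $T_n$ be the theory of groups satisfying $x^n=1$. We disprove the conjecture that $T_n$ has a model companion exactly when all finitely generated groups satisfying $x^n=1$ are finite: they are finite for $n=6$, but $T_6$ has no model companion. The obstruction comes from extensions of an elementary abelian $p$-group by a nonabelian nilpotent group of order prime to $p$. A model companion would bound the number of conjugates of an element $v$ needed to write an element of its normal closure, once passage to a larger group is allowed, and we construct groups in which this number stays large in every extension. We also show that, for a prime $p$ and a nilpotent variety $\mathfrak B$ of exponent prime to $p$, the theory of the product variety $\mathfrak A_p\mathfrak B$ has a model companion if and only if $\mathfrak B$ is abelian.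
\end{abstract}

\section{Introduction}\label{sec:intro}

A \emph{variety} of groups is the class of all groups satisfying a given set of identities. The \emph{theory} of a variety $\mathfrak V$ consists of the group axioms and these identities, in the language $\{\cdot,{}^{-1},1\}$; its models are the groups in $\mathfrak V$. A variety is \emph{locally finite} if its finitely generated members are finite. For an integer $n>1$ let $\mathcal V_n$ be the variety defined by $x^n=1$ and let $T_n$ be its theory. The \emph{Burnside problem has a positive solution for exponent $n$} if $\mathcal V_n$ is locally finite.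

A theory is \emph{model complete} if, whenever $M\le M'$ are models of it, every first-order formula with parameters in $M$ has the same truth value in $M$ and in $M'$. A \emph{model companion} of a theory $T$ is a model complete theory $T^*$ such that every model of $T$ embeds in a model of $T^*$ and every model of $T^*$ embeds in a model of $T$. For a variety $\mathfrak V$ this has a group-theoretic meaning. A formula is \emph{existential} if it has the form $\exists\mathbf y\,\psi$ with $\psi$ quantifier-free, that is, a Boolean combination of equations. A group $M\in\mathfrak V$ is \emph{existentially closed} (\emph{e.c.}) in $\mathfrak V$ if every existential formula with parameters in $M$ that holds in some extension $M'\in\mathfrak V$ of $M$ holds in $M$; equivalently, every finite system of equations and inequations over $M$ that is solvable in such an extension is solvable in $M$. It is a textbook fact that the theory of $\mathfrak V$ has a model companion exactly when the e.c.\ groups in $\mathfrak V$ are the models of some theory, which is then the companion. So the question is whether solvability in \emph{some extension} of $M$ can be replaced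 by first-order conditions \emph{inside} $M$.

Take $n=2$. The groups in $\mathcal V_2$ are the vector spaces over $\mathbb F_2$. A finite $M$ is not e.c., since the inequations $y\ne a$ $(a\in M)$ have a solution in an extension. An infinite $M$ is e.c.: the parameters of a formula span a finite subspace $A\le M$, the parameters and the witnesses span a finite space $B\ge A$, and $B$ embeds in $M$ over $A$. So $T_2$ has a model companion, the theory of infinite $\mathbb F_2$-spaces. The first step of this argument works in any locally finite variety: an existential problem is carried by a pair $A\le B$ of finite groups, and a finite group is described up to isomorphism by one formula, its multiplication table. If, moreover, any two extensions of $A$ in $\mathfrak V$ embed over $A$ in a common group of $\mathfrak V$, then the sentences ``every copy of $A$ extends to a copy of $B$'' axiomatize the e.c.\ groups (this is a special case of Proposition~\ref{prop:criterion}). Without local finiteness there is no finite table to write down. It is therefore tempting to regard local finiteness as the decisive property, and this is the content of the following conjecture,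 which we take from \cite{IMT}.

\medskip
\noindent\textbf{Conjecture.} \emph{For every integer $n>1$, the theory $T_n$ has a model companion if and only if the Burnside problem has a positive solution for exponent $n$.}
\medskip

The weak point is amalgamation. When it fails, a copy of $A$ in an e.c.\ group need not extend to a copy of $B$, because it may lie in a subgroup $C$ that is incompatible with $B$. The axiom must then read ``every copy of $A$ extends to a copy of $B$ or to a copy of some incompatible $C$'', and this is a first-order sentence when finitely many $C$ suffice. Local finiteness does not guarantee that.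

\begin{theorem}\label{thm:six}
The variety $\mathcal V_6$ is locally finite, but $T_6$ has no model companion. Hence the conjecture is false.
\end{theorem}

Local finiteness of $\mathcal V_6$ is due to M.~Hall \cite{Hall}. The nonexistence of a model companion is a case of a more general theorem. Let $\mathfrak A_m$ be the variety of abelian groups satisfying $x^m=1$. For a prime $p$ and a variety $\mathfrak B$, let $\mathfrak A_p\mathfrak B$ be the class of groups $G$ having a normal subgroup $V\in\mathfrak A_p$ with $G/V\in\mathfrak B$; it is closed under subgroups, quotients and direct products, so it is a variety. A variety is \emph{nilpotent of class $c$} if all its groups are nilpotent of class at most $c$ and some have class exactly $c$. For a finite group $G$, let $O_{p'}(G)$ be its largest normal subgroup of order prime to $p$.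

\begin{theorem}\label{thm:main}
Let $p$ be a prime and let $\mathfrak B$ be a variety of groups, nilpotent of class exactly $c\ge2$, satisfying $x^e=1$ with $p\nmid e$. Let $\mathfrak V\supseteq\mathfrak A_p\mathfrak B$ be a locally finite variety such that
\[
G/O_{p'}(G)\in\mathfrak A_p\mathfrak B\quad\text{for every finite }G\in\mathfrak V. \tag{H}
\]
Then the theory of $\mathfrak V$ has no model companion.
\end{theorem}

For the product varieties themselves the condition $c\ge2$ is exactly the dividing line.

\begin{theorem}\label{thm:products}
Let $p$ be a prime and let $\mathfrak B$ be a nilpotent variety of exponent $e$ prime to $p$. Then $\mathfrak A_p\mathfrak B$ is locally finite, and its theory has a model companion if and only if $\mathfrak B$ is abelian.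
\end{theorem}

The case $p=2$, $e=1$ is the theory $T_2$ discussed above, so the conjecture is correct for $n=2$. Let $\mathfrak N$ be the variety of groups of exponent dividing $3$ and class at most $2$. By Theorem~\ref{thm:products}, local finiteness already fails to suffice for the solvable variety $\mathfrak A_2\mathfrak N$. We do not decide here the cases $n=3$ and $n=4$, nor whether a model companion of $T_n$ forces a positive solution of the Burnside problem; neither is needed to refute the conjecture.

The proof of Theorem~\ref{thm:main} has three steps. First, if a model companion exists, then whenever an existential formula fails in all extensions of a group, a subgroup of bounded order of some extension is already responsible for the failure (Section~\ref{sec:logic}). Second, there is an existential formula $\varphi(v,w)$ that fails in all extensions essentially only when $w$ lies in the normal closure of $v$. Together these steps bound the number of conjugates of $v$ needed to write $w$ in a suitable extension. Third, no such bound exists when $\mathfrak B$ is nonabelian. Section~\ref{sec:examples} shows the third step, and its failure for abelian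 $\mathfrak B$, in small cases; Section~\ref{sec:main} gives the proof, and Section~\ref{sec:six} deduces Theorem~\ref{thm:six}. Section~\ref{sec:abelian} treats abelian $\mathfrak B$ by describing all obstructions to amalgamation in $\mathfrak A_p\mathfrak A_e$.

\section{Bounded obstructions}\label{sec:logic}

This section contains all the logic that we need. Let $\mathfrak V$ be a locally finite variety with theory $T$. An \emph{extension} of $G\in\mathfrak V$ is a group $H\in\mathfrak V$ with an embedding of $G$, which we treat as an inclusion. Boldface letters denote finite tuples. We use the following standard facts.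
\begin{enumerate}
\item[(M1)] If $G\le H$, a quantifier-free formula with parameters in $G$ holds in $G$ if and only if it holds in $H$, and an existential formula that holds in $G$ holds in $H$.
\item[(M2)] For a theory $T^*$ the following are equivalent: $T^*$ is model complete; every formula is equivalent modulo $T^*$ to an existential formula; whenever $M\le M'$ are models of $T^*$, every existential formula with parameters in $M$ that holds in $M'$ holds in $M$.
\item[(M3)] Every group in $\mathfrak V$ has an e.c.\ extension, because $\mathfrak V$ is closed under unions of chains.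
\item[(M4)] The relatively free group of rank $r$ in $\mathfrak V$, on $x_1,\dots,x_r$, has the property that every map from $\{x_1,\dots,x_r\}$ to a group in $\mathfrak V$ extends to a homomorphism. It is finite, and its order bounds the order of every $r$-generated group in $\mathfrak V$.
\end{enumerate}

Let $\varphi(\mathbf x)$ be an existential formula and $\mathbf a$ a tuple in $G\in\mathfrak V$. We say that $G$ \emph{forbids} $\varphi(\mathbf a)$ if no extension of $G$ satisfies $\varphi(\mathbf a)$. Every extension of $G$ then forbids $\varphi(\mathbf a)$ too, and an e.c.\ group satisfies every existential formula that it does not forbid.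

\begin{lemma}\label{lem:compact}
If $G\in\mathfrak V$ forbids $\varphi(\mathbf a)$, then some finite subgroup of $G$ containing $\mathbf a$ forbids $\varphi(\mathbf a)$.
\end{lemma}

\begin{proof}
Add a constant for each element of $G$ and let $\operatorname{Diag}(G)$ be the set of all equations and inequations between words in these constants that hold in $G$. The models of $T\cup\operatorname{Diag}(G)$ are the extensions of $G$, so $T\cup\operatorname{Diag}(G)\cup\{\varphi(\mathbf a)\}$ has no model. By the compactness theorem this remains true when $\operatorname{Diag}(G)$ is replaced by some finite subset $\Sigma$. The subgroup $C$ generated by $\mathbf a$ and the elements named in $\Sigma$ is finite, and every extension of $C$ satisfies $T\cup\Sigma$, so none satisfies $\varphi(\mathbf a)$.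
\end{proof}

Thus obstructions are always finite. A model companion makes their order bounded, at the price of looking for them in an extension.

\begin{proposition}\label{prop:bounded}
Suppose that $T$ has a model companion and let $\varphi(\mathbf x)$ be an existential formula. There is an integer $N$ such that, whenever $G\in\mathfrak V$ forbids $\varphi(\mathbf a)$, there are an extension $M$ of $G$ and a subgroup $C\le M$ of order at most $N$ that contains $\mathbf a$ and forbids $\varphi(\mathbf a)$.
\end{proposition}

\begin{proof}
Let $T^*$ be a model companion. A model of $T^*$ embeds in a group of $\mathfrak V$, so it lies in $\mathfrak V$. By (M2), $\neg\varphi(\mathbf x)$ is equivalent modulo $T^*$ to a formula $\exists\mathbf y\,\theta(\mathbf x,\mathbf y)$ with $\theta$ quantifier-free. Let $N$ be the order of the relatively free group whose rank is the total length of $\mathbf x$ and $\mathbf y$. Let $G$ forbid $\varphi(\mathbf a)$ and embed $G$ in a model $M$ of $T^*$. Then $M\models\neg\varphi(\mathbf a)$, so $M\models\theta(\mathbf a,\mathbf b)$ for some $\mathbf b$ in $M$. Put $C=\langle\mathbf a,\mathbf b\rangle$; then $|C|\le N$ by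 (M4). Suppose that an extension $H$ of $C$ satisfies $\varphi(\mathbf a)$, and embed $H$ in a model $M'$ of $T^*$. By (M1), $\varphi(\mathbf a)$ passes from $H$ to $M'$, and $\theta(\mathbf a,\mathbf b)$ passes from $M$ to $C$ and from $C$ to $M'$. So $M'$ satisfies both $\varphi(\mathbf a)$ and $\neg\varphi(\mathbf a)$, which is absurd.
\end{proof}

In the other direction, bounded obstructions produce a model companion. Two extensions $B,C$ of $A\in\mathfrak V$ are \emph{amalgamable over $A$} if there are $D\in\mathfrak V$ and embeddings $B\to D$, $C\to D$ that agree on $A$. For a finite group $A$ let $\Delta_A(\mathbf x)$, with one variable for each element of $A$, be the conjunction of the multiplication table of $A$ and the inequations between distinct variables. A tuple satisfies $\Delta_A$ exactly when it enumerates a copy of $A$. For finite $A\le B$ we write $\Delta_B(\mathbf x,\mathbf y)$ with $\mathbf x$ indexed by $A$ and $\mathbf y$ by $B\setminus A$. If $\mathbf a$ enumerates $A\le C$, then $B$ and $C$ fail to be amalgamable over $A$ exactly when $C$ forbids $\exists\mathbf y\,\Delta_B(\mathbf a,\mathbf y)$.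

\begin{proposition}\label{prop:criterion}
Suppose that for all finite $A\le B$ in $\mathfrak V$ there is an integer $k=k(A,B)$ with the following property: whenever $M\ge A$ is e.c.\ in $\mathfrak V$ and $B,M$ are not amalgamable over $A$, there is $C$ with $A\le C\le M$ and $|C|\le k$ such that $B,C$ are not amalgamable over $A$. Then $T$ has a model companion.
\end{proposition}

\begin{proof}
For finite $A\le B$ let $\mathcal C(A,B)$ be a set of representatives, up to isomorphism over $A$, of the extensions $C$ of $A$ with $|C|\le k(A,B)$ that are not amalgamable with $B$ over $A$. It is finite. Let $T^*$ be $T$ together with all sentences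
\[
\forall\mathbf x\Big(\Delta_A(\mathbf x)\ \to\ \exists\mathbf y\,\Delta_B(\mathbf x,\mathbf y)\ \vee\bigvee_{C\in\mathcal C(A,B)}\exists\mathbf y\,\Delta_C(\mathbf x,\mathbf y)\Big).
\]
We show that the models of $T^*$ are the e.c.\ groups. Let $M$ be e.c.\ and let $\mathbf a$ enumerate a copy of $A$ in $M$. If $M$ does not satisfy $\exists\mathbf y\,\Delta_B(\mathbf a,\mathbf y)$, it forbids this formula, so $B,M$ are not amalgamable over $A$ and the hypothesis provides a member of $\mathcal C(A,B)$ inside $M$. Hence $M\models T^*$. Conversely, let $M\models T^*$, let $M'$ be an extension of $M$, and let $M'\models\psi(\mathbf a,\mathbf b)$ with $\psi$ quantifier-free, $\mathbf a$ in $M$ and $\mathbf b$ in $M'$. The groups $A=\langle\mathbf a\rangle$ and $B=\langle\mathbf a,\mathbf b\rangle$ are finite. No $C\in\mathcal C(A,B)$ embeds in $M$ over $A$, for then $M'$ would amalgamate $B$ and $C$. By the axiom for $A\le B$, the group $B$ embeds in $M$ over $A$, and by (M1) the image $\mathbf b'$ of $\mathbf b$ satisfies $\psi(\mathbf a,\mathbf b')$ in $M$. So $M$ is e.c.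

Now $T^*$ is model complete by the third condition in (M2), its models are models of $T$, and every model of $T$ embeds in one of them by (M3).
\end{proof}

\section{The varieties $\mathfrak A_p\mathfrak B$ and their modules}\label{sec:groups}

We write $[a,b]=a^{-1}b^{-1}ab$ and $[a_1,\dots,a_i]=[[a_1,\dots,a_{i-1}],a_i]$. The lower central series is $\gamma_1(G)=G$, $\gamma_{i+1}(G)=[\gamma_i(G),G]$; the term $\gamma_i(G)$ is generated by the commutators $[a_1,\dots,a_i]$, and $G$ has class at most $c$ when $\gamma_{c+1}(G)=1$, that is, when $\gamma_c(G)$ is central. The normal closure of $v$ in $G$ is $\langle v\rangle^G$. Throughout this section $p$ is a prime and $\mathfrak B$ is a nilpotent variety satisfying $x^e=1$ with $p\nmid e$.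

\begin{lemma}\label{lem:structure}
\begin{enumerate}
\item[(a)] The varieties $\mathfrak B$ and $\mathfrak A_p\mathfrak B$ are locally finite.
\item[(b)] If $G\in\mathfrak A_p\mathfrak B$ is finite, then $V_G=\{x\in G:x^p=1\}$ is an elementary abelian normal subgroup, and $P_G=G/V_G$ lies in $\mathfrak B$ and has order prime to $p$.
\item[(c)] If $A\le G$ in {\rm(b)}, then $V_A=A\cap V_G$, so $P_A$ embeds in $P_G$.
\item[(d)] In {\rm(b)}, $V_G$ has a complement in $G$. If $A\le G$, every complement to $V_A$ in $A$ is contained in a complement to $V_G$ in $G$.
\item[(e)] If $P\in\mathfrak B$ and $V$ is an $\mathbb F_pP$-module, then $V\rtimes P\in\mathfrak A_p\mathfrak B$.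
\end{enumerate}
\end{lemma}

\begin{proof}
(a) If $P\in\mathfrak B$ is finitely generated, each factor $\gamma_i(P)/\gamma_{i+1}(P)$ is a finitely generated abelian group of finite exponent, hence finite, and there are finitely many nontrivial factors. If $G\in\mathfrak A_p\mathfrak B$ is finitely generated, with $V\in\mathfrak A_p$ normal and $G/V\in\mathfrak B$, then $V$ has finite index, so it is finitely generated and elementary abelian, hence finite.

(b) Let $V$ be as in (a). Since $G/V$ satisfies $x^e=1$, its order is prime to $p$, so every element with $x^p=1$ has trivial image in $G/V$. Thus $V=V_G$. Parts (c) and (e) follow from the definitions.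

(d) By the Schur--Zassenhaus theorem, an abelian normal subgroup whose order and index are coprime has a complement, and any two complements are conjugate. Let $R$ be a complement to $V_G$ in $G$ and $R_A$ a complement to $V_A$ in $A$. Both $R_A$ and $R\cap V_GR_A$ are complements to $V_G$ in $V_GR_A$, so $R_A=h(R\cap V_GR_A)h^{-1}$ for some $h$, and $hRh^{-1}$ contains $R_A$.
\end{proof}

For finite $G\in\mathfrak A_p\mathfrak B$ we write $V_G$ additively and let $g\in G$ act by $y\mapsto gyg^{-1}$. Since $V_G$ is abelian, this makes $V_G$ a left $\mathbb F_pP_G$-module. For $v\in V_G$ the normal closure $\langle v\rangle^G$ is the submodule generated by $v$; a product of $k$ conjugates of $v$ is a sum $g_1v+\dots+g_kv$ with $g_i\in P_G$; and $[v,g]=(g^{-1}-1)v$. When a complement has been chosen we identify it with $P_G$ and write $G=V_G\rtimes P_G$. By Maschke's theorem every submodule of $V_G$ has a complementary submodule.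

\subsection*{Weights.} Let $\zeta$ be a primitive $e$-th root of unity in an algebraic closure of $\mathbb F_p$ and $F=\mathbb F_p(\zeta)$; then $|F|=p^f$, where $f$ is the order of $p$ modulo $e$. Let $R$ be a finite abelian group of exponent dividing $e$ and $\hat R=\operatorname{Hom}(R,F^*)$ its group of characters. Since $R$ is a product of cyclic groups of order dividing $e$, we have $|\hat R|=|R|$. For an $FR$-module $Y$ and $\chi\in\hat R$ the \emph{weight space} is $Y^\chi=\{y:ty=\chi(t)y\text{ for all }t\in R\}$.
\begin{enumerate}
\item[(W1)] $Y=\bigoplus_\chi Y^\chi$, and the component of $y$ in $Y^\chi$ is $y_\chi=|R|^{-1}\sum_{t\in R}\chi(t)^{-1}ty$. So $y_\chi$ may be computed in any submodule containing $y$, and $(gy)_\chi=g(y_\chi)$ for every $F$-linear map $g$ that commutes with $R$.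
\item[(W2)] Let $R_0\le R$. Every $\chi_0\in\hat R_0$ extends to $R$, since the kernel of restriction $\hat R\to\hat R_0$ has order $|R/R_0|$. The component $y_{\chi_0}$ is the sum of the $y_\chi$ with $\chi|_{R_0}=\chi_0$, so it vanishes if and only if all these $y_\chi$ vanish.
\end{enumerate}
An $\mathbb F_pR$-module $X$ is studied through $F\otimes X=F\otimes_{\mathbb F_p}X$, in which $X$ embeds by $x\mapsto1\otimes x$.

\section{Counting conjugates: two examples}\label{sec:examples}

Let $v\in V_G$ and $w\in\langle v\rangle^G$. How many conjugates of $v$ are needed to write $w$? Inside a given group the number can be large for trivial reasons. But Proposition~\ref{prop:bounded} allows an extension of $G$, where there are new conjugating elements, and the issue is whether these can shorten the expression. We take $p=2$, $e=3$, so that $F=\mathbb F_4=\{0,1,\omega,\omega^2\}$ with $1+\omega+\omega^2=0$.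

\begin{example}[abelian quotient: long sums collapse]\label{ex:abelian}
Let $P$ be elementary abelian of order $3^m$, let $V=\mathbb F_2P$ be the regular module and $G=V\rtimes P\in\mathfrak A_2\mathfrak A_3$. Let $v$ be the basis vector given by the identity of $P$ and $w=\sum_{t\in P}t$. The conjugates of $v$ in $G$ are the basis vectors, so $3^m$ of them are needed. Now let $V'=\mathbb F_4P$. The weight space of the trivial character is $\mathbb F_4w$, and by (W1) the component of $v$ in it is $|P|^{-1}w=w$. Let $g$ act as $\omega$ on $\mathbb F_4w$ and as $1$ on the other weight spaces. Then $g$ has order $3$ and commutes with $P$, so $V'\rtimes(P\times\langle g\rangle)$ is an extension of $G$ in $\mathfrak A_2\mathfrak A_3$, and there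
\[
gv+g^2v=(\omega+\omega^2)w+2(v-w)=w .
\]
Two conjugates suffice in an extension of any finite $G\in\mathfrak A_2\mathfrak A_3$. Indeed, write $w=rv$ with $r\in\mathbb F_2P_G$, so that $w_\chi=\chi(r)v_\chi$. Each element of $\mathbb F_4$ is a sum of two cube roots of unity ($0=1+1$, $1=\omega+\omega^2$, $\omega=1+\omega^2$, $\omega^2=1+\omega$), say $\chi(r)=\mu_\chi+\nu_\chi$. If new elements $g_1,g_2$ act on $(F\otimes V_G)^\chi$ by $\mu_\chi$ and $\nu_\chi$, then $w=g_1v+g_2v$.
\end{example}

\begin{example}[class two: long sums are rigid]\label{ex:heisenberg}
Let $V$ be the $\mathbb F_4$-space with basis $\epsilon(a)$, $a\in(\mathbb Z/3)^m$, and let $u_1,\dots,u_m$ be the unit vectors of $(\mathbb Z/3)^m$. Define linear maps by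
\[
s_i\,\epsilon(a)=\omega^{a_i}\epsilon(a),\qquad y_j\,\epsilon(a)=\epsilon(a+u_j),\qquad z\,\epsilon(a)=\omega\,\epsilon(a).
\]
The $s_i$ commute, the $y_j$ commute, and $s_i^{-1}y_j^{-1}s_iy_j\,\epsilon(a)=\omega^{-a_i}\omega^{a_i+\delta_{ij}}\epsilon(a)$, so $[s_i,y_j]=z^{\delta_{ij}}$. The group $P$ generated by these maps has class $2$, with $\gamma_2(P)=\langle z\rangle$, and exponent $3$, because $(gh)^3=g^3h^3[h,g]^3$ in class $2$. So $G=V\rtimes P\in\mathfrak A_2\mathfrak N$. Let $v=\epsilon(0)$ and $w=\sum_jy_jv=\sum_j\epsilon(u_j)$. The conjugates of $v$ in $G$ are the vectors $\omega^k\epsilon(a)$, so $m$ of them are needed.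

Take $m=2$ and write $\epsilon_j=\epsilon(u_j)$. We show that $w=\epsilon_1+\epsilon_2$ is not a conjugate of $v$ in any finite extension $D\in\mathfrak A_2\mathfrak N$. Suppose that $w=gv$ with $g\in P_D$. The element $t=[s_1,g]$ is central in $P_D$, because $P_D$ has class at most $2$. From $s_1g=gs_1t$ and $s_1v=v$ we get
\[
s_1w=gs_1tv=tgv=tw .
\]
Apply $s_2-1$, which kills $\epsilon_1$ and $\omega\epsilon_1$ and sends $\epsilon_2$ to $(\omega-1)\epsilon_2=\omega^2\epsilon_2$. Since $s_1w=\omega\epsilon_1+\epsilon_2$, both $w$ and $s_1w$ are sent to $\omega^2\epsilon_2$, so $t$ fixes $\omega^2\epsilon_2=z^2y_2v$. As $t$ is central, it fixes $v$, hence also $w=(y_1+y_2)v$. Then $s_1w=w$, which is false.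
\end{example}

The contrast is this. In Example~\ref{ex:abelian} a new element may act independently on the different weight spaces. In Example~\ref{ex:heisenberg}, $s_1$ acts on a new conjugate $gv$ as the central element $[s_1,g]$ does, and a central element cannot treat $\epsilon_1$ and $\epsilon_2$ differently, since $P$ moves one to the other. To handle sums of several conjugates we will pass to a weight space of $\gamma_c(P_D)$, where such central elements become scalars.

\section{Nonabelian $\mathfrak B$: proof of Theorem~\ref{thm:main}}\label{sec:main}

Fix $p,\mathfrak B,c,e,\mathfrak V$ as in Theorem~\ref{thm:main}; extensions and forbidding refer to $\mathfrak V$. Let $Q$ be the relatively free group of $\mathfrak B$ on $x_1,\dots,x_c$, which is finite, and put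
\[
s=[x_1,\dots,x_{c-1}]\quad(s=x_1\text{ if }c=2),\qquad q=[s,x_c]=[x_1,\dots,x_c].
\]
Then $q$ is central in $Q$. Also $q\ne1$, for otherwise (M4) would make $[x_1,\dots,x_c]=1$ an identity of $\mathfrak B$ and the class would be less than $c$. Finally $\langle s\rangle\cap\langle q\rangle=1$, because the endomorphism of $Q$ that fixes $x_1,\dots,x_{c-1}$ and sends $x_c$ to $1$ fixes $s$ and kills $q$.

\subsection*{A formula that detects the normal closure.}
We want an existential formula whose truth in some extension certifies that $w\notin\langle v\rangle^G$. In a finite $G\in\mathfrak A_p\mathfrak B$, the fixed points in $V_G$ of an element $x$ that is central modulo $V_G$ form a submodule, so such an $x$ that fixes $v$ and moves $w$ is a certificate. Centrality is a universal condition and could be lost in an extension. A commutator of weight $c$, however, is central modulo $V_G$ for free. So let $\varphi(v,w)$ be the formula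
\[
\exists a_1\dots\exists a_c\ \big([v,x]=1\ \wedge\ [w,x]\ne1\ \wedge\ [w,x]^p=1\big),\qquad x:=[a_1,\dots,a_c].
\]
In a finite group of $\mathfrak A_p\mathfrak B$ the last clause is automatic when $w^p=1$. It is there because (H) gives information only modulo $O_{p'}$, and the clause lets us lift it.

\begin{lemma}\label{lem:forbid}
Let $G\in\mathfrak V$ and $v,w\in G$ with $v^p=w^p=1$ and $w\in\langle v\rangle^G$. Then $G$ forbids $\varphi(v,w)$.
\end{lemma}

\begin{proof}
Suppose that an extension $H$ of $G$ satisfies $\varphi(v,w)$ with witnesses $a_1,\dots,a_c$. Write $w$ as a product of conjugates of powers of $v$, and let $L\le H$ be generated by $v$, the $a_i$ and the conjugating elements. Then $L$ is finite and $w\in\langle v\rangle^L$. By (H), $\bar L=L/O_{p'}(L)$ lies in $\mathfrak A_p\mathfrak B$, and $\bar v,\bar w\in V_{\bar L}$. The image of $x$ in $P_{\bar L}\in\mathfrak B$ lies in $\gamma_c(P_{\bar L})$, so it is central, and its fixed points in $V_{\bar L}$ form a submodule. This submodule contains $\bar v$, hence $\bar w$. So $[w,x]\in O_{p'}(L)$, and $[w,x]^p=1$ forces $[w,x]=1$, a contradiction.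
\end{proof}

For the converse we must adjoin a commutator $x$ that fixes $v$ and moves $w$. We split off the part of the module not generated by $v$, replace it by $|Q|$ copies that $Q$ permutes regularly, and take $x=q$.

\begin{lemma}\label{lem:realize}
Let $C\in\mathfrak V$ be finite and $v,w\in C$ with $v^p=w^p=1$. If $C$ forbids $\varphi(v,w)$, then $w\in\langle v\rangle^C\,O_{p'}(C)$.
\end{lemma}

\begin{proof}
Assume $w\notin\langle v\rangle^CO_{p'}(C)$; we construct a finite extension satisfying $\varphi(v,w)$. By (H) and Lemma~\ref{lem:structure}, $\bar C=C/O_{p'}(C)=V\rtimes P$ with $V=V_{\bar C}$ and $P\in\mathfrak B$. Let $U=\langle\bar v\rangle^{\bar C}$, a submodule of $V$ that does not contain $\bar w$. By Maschke's theorem $V=U\oplus U'$ as $\mathbb F_pP$-modules; write $\bar w=u+u'$ with $u\in U$ and $0\ne u'\in U'$. Let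
\[
V'=U\oplus(U'\otimes_{\mathbb F_p}\mathbb F_pQ),
\]
where $P$ acts through $U$ and $U'$, and $Q$ acts trivially on $U$ and by left multiplication on the factor $\mathbb F_pQ$. These actions commute. The map $y+y'\mapsto y+y'\otimes1$ embeds $V$ in $V'$ as an $\mathbb F_pP$-module, so $\bar C$ embeds in $H'=V'\rtimes(P\times Q)\in\mathfrak A_p\mathfrak B\subseteq\mathfrak V$. The map $C\to H'$ has kernel $O_{p'}(C)$, so we embed $C$ in $H=C\times H'\in\mathfrak V$ by $g\mapsto(g,\bar g)$. Take $a_i=(1,x_i)$, so that $x=(1,q)$. Then $[v,x]=(1,(q^{-1}-1)\bar v)=1$ because $\bar v\in U$, and $[w,x]=(1,u'\otimes(q^{-1}-1))$ is nontrivial of order $p$ because $u'\ne0$ and $q\ne1$.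
\end{proof}

\subsection*{Sums of conjugates that no extension shortens.}
We now reproduce the relations of Example~\ref{ex:heisenberg} in $\mathfrak B$. For $[\sigma,g]$ to be central for \emph{every} new element $g$, the elements $\sigma$ that fix $v$ must lie in $\gamma_{c-1}$; this is why we use $s$. We take $m$ commuting copies of $Q$ and identify their elements $q$, so that one character value governs all $m$ relations.

\begin{proposition}\label{prop:long}
For every $m\ge1$ there are a finite group $G_m\in\mathfrak A_p\mathfrak B$ with $O_{p'}(G_m)=1$ and elements $v,w\in V_{G_m}$ with $w\in\langle v\rangle^{G_m}$ such that, whenever $G_m\le D\in\mathfrak A_p\mathfrak B$ with $D$ finite and $w$ is a product of $k$ conjugates of $v$ in $D$, we have $k\ge m$.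
\end{proposition}

\begin{proof}
\emph{Construction.} Let $J=\{(q^{k_1},\dots,q^{k_m}):q^{k_1+\dots+k_m}=1\}$, a central subgroup of $Q^m$, and let $P=Q^m/J\in\mathfrak B$. Let $s_i$ and $y_i$ be the images in $P$ of $s$ and $x_c$ placed in the $i$-th coordinate. The copies of $q$ in the $m$ coordinates have a common image $z\in\gamma_c(P)$, and $z\ne1$ since $(q,1,\dots,1)\notin J$. Different coordinates commute, so $S=\langle s_1,\dots,s_m\rangle$ is an abelian subgroup of $\gamma_{c-1}(P)$ and
\[
[s_i,y_j]=z^{\delta_{ij}} .
\]
Moreover $z\notin S$: if $z=s_1^{k_1}\cdots s_m^{k_m}$, then $(s^{k_1},\dots,s^{k_m})\in(q,1,\dots,1)J\subseteq\langle q\rangle^m$, so each $s^{k_i}$ lies in $\langle s\rangle\cap\langle q\rangle=1$ and $z=1$.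

Let $V=\mathbb F_pP$ be the left regular module, $G_m=V\rtimes P$, and
\[
v=\sum_{\sigma\in S}\sigma,\qquad w=\sum_{j=1}^my_jv\in\langle v\rangle^{G_m}.
\]
Then $\sigma v=v$ for $\sigma\in S$, and $zv\ne v$ because the cosets $zS$ and $S$ are disjoint. A normal subgroup of order prime to $p$ meets $V$ trivially, so it centralizes $V$. Since $P$ acts faithfully, the centralizer of $V$ in $G_m$ is $V$. Hence $O_{p'}(G_m)=1$.

\emph{The bound.} Let $G_m\le D\in\mathfrak A_p\mathfrak B$ with $D$ finite. By Lemma~\ref{lem:structure}(c), $V\le V_D$ and $P\le P_D$. Let $Z=\gamma_c(P_D)$. It is central in $P_D$, has exponent dividing $e$ and contains $z$. Decompose $Y=F\otimes V_D$ into weight spaces for $Z$. Since $0\ne zv-v=\sum_\lambda(\lambda(z)-1)v_\lambda$, there is $\lambda\in\hat Z$ with $v_\lambda\ne0$ and $\lambda(z)\ne1$. By (W1), $(gv)_\lambda=gv_\lambda$ for all $g\in P_D$; in particular $\sigma v_\lambda=v_\lambda$ for $\sigma\in S$.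

Let $\sigma\in S$ and $g\in P_D$. Then $\sigma\in\gamma_{c-1}(P_D)$, so $[\sigma,g]\in Z$, and $\sigma g=g\sigma[\sigma,g]$ gives
\[
\sigma\,(gv_\lambda)=g\sigma[\sigma,g]v_\lambda=\lambda([\sigma,g])\,gv_\lambda .
\]
So the nonzero vector $gv_\lambda$ is an eigenvector of every $\sigma\in S$; it lies in the weight space of $S$ for the character $\chi_g(\sigma)=\lambda([\sigma,g])$. If $w=g_1v+\dots+g_kv$, then $w_\lambda=g_1v_\lambda+\dots+g_kv_\lambda$ has nonzero components for at most $k$ characters of $S$. On the other hand $w_\lambda=y_1v_\lambda+\dots+y_mv_\lambda$, where the $j$-th summand is nonzero of weight $\chi_{y_j}$, and $\chi_{y_j}(s_i)=\lambda(z)^{\delta_{ij}}$. These $m$ characters are distinct because $\lambda(z)\ne1$. So $w_\lambda$ has exactly $m$ nonzero components, and $k\ge m$.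
\end{proof}

\begin{proof}[Proof of Theorem~\ref{thm:main}]
Suppose that the theory of $\mathfrak V$ has a model companion, and let $N$ be given by Proposition~\ref{prop:bounded} for $\varphi$. Take $G_m,v,w$ from Proposition~\ref{prop:long} with $m=N$. Then $G_m\in\mathfrak V$, and $G_m$ forbids $\varphi(v,w)$ by Lemma~\ref{lem:forbid}. So there are an extension $M\in\mathfrak V$ of $G_m$ and a subgroup $C\le M$ of order at most $N$ that contains $v,w$ and forbids $\varphi(v,w)$. By Lemma~\ref{lem:realize}, $w=uh$ with $u\in\langle v\rangle^C$ and $h\in O_{p'}(C)$.

The group $\langle v\rangle^C$ is finite and generated by the conjugates of $v$ in $C$, so $u$ is a product of such conjugates, inverses being positive powers. In a shortest such product, of length $k$, the $k+1$ initial segments represent distinct elements, so $k<N$.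

It remains to remove $h$ and return to $\mathfrak A_p\mathfrak B$. The group $D=\langle C,G_m\rangle\le M$ is finite, and $\bar D=D/O_{p'}(D)\in\mathfrak A_p\mathfrak B$ by (H). Since $G_m\cap O_{p'}(D)\le O_{p'}(G_m)=1$, the group $G_m$ embeds in $\bar D$. The elements $\bar v$ and $\bar w$ lie in the normal subgroup $V_{\bar D}$, hence so do $\bar u$ and $\bar h=\bar u^{-1}\bar w$. But $\bar h$ has order prime to $p$, so $\bar h=1$. Thus $\bar w$ is a product of $k<m$ conjugates of $\bar v$ in $\bar D$, contradicting Proposition~\ref{prop:long}.
\end{proof}

\begin{remark}
Lemmas~\ref{lem:forbid} and \ref{lem:realize} hold, with the same proofs, for $c=1$ and $x=a_1$. The hypothesis $c\ge2$ is needed only for the element $s$ in Proposition~\ref{prop:long}, and Example~\ref{ex:abelian} shows that proposition failing for $\mathfrak A_2\mathfrak A_3$. The inclusion $\mathfrak V\supseteq\mathfrak A_p\mathfrak B$ puts $H'$ and $G_m$ in $\mathfrak V$; it cannot be dropped, since $\mathfrak V=\mathfrak A_p$ is locally finite, satisfies (H), and has a model companion by Theorem~\ref{thm:products}. The condition $p\nmid e$ underlies Lemma~\ref{lem:structure}(b),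 Maschke's theorem and the weight decomposition.
\end{remark}

\section{Exponent six: proof of Theorem~\ref{thm:six}}\label{sec:six}

The variety $\mathcal V_6$ is locally finite by \cite{Hall}. We apply Theorem~\ref{thm:main} with $p=2$, $e=3$, $\mathfrak B=\mathcal V_3$ and $\mathfrak V=\mathcal V_6$. Groups of exponent $3$ are nilpotent of class at most $3$ (Levi and van der Waerden \cite{LW}; see \cite[12.3.5--12.3.6]{Robinson}), and the group $P$ of Example~\ref{ex:heisenberg} is a nonabelian member of $\mathcal V_3$. So $\mathcal V_3$ is nilpotent of some class $c\ge2$. If $V\in\mathfrak A_2$ is normal in $G$ and $G/V\in\mathcal V_3$, then $g^3\in V$ and $g^6=1$ for all $g\in G$; thus $\mathfrak A_2\mathcal V_3\subseteq\mathcal V_6$. The inclusion is proper: the symmetric group $S_3$ lies in $\mathcal V_6$ and its involutions do not lie in a normal $2$-subgroup. This is why (H) is stated modulo $O_{p'}$.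

To verify (H) we recall two facts. By Burnside's $p^aq^b$-theorem, a finite group whose order has at most two prime divisors is solvable. The Fitting subgroup of a finite group is the product of the largest normal $r$-subgroups $O_r$ over all primes $r$, and in a solvable group it contains its own centralizer.

Let $G\in\mathcal V_6$ be finite. Its order has the form $2^a3^b$, so $O_{2'}(G)=O_3(G)$. Put $\bar G=G/O_3(G)$. This group is solvable, and $O_3(\bar G)=1$ because the preimage of a normal $3$-subgroup of $\bar G$ is a normal $3$-subgroup of $G$. So the Fitting subgroup of $\bar G$ is $O_2(\bar G)$, and it contains its centralizer. Let $S$ be a Sylow $2$-subgroup of $\bar G$. The order of an element of $S$ is a power of $2$ dividing $6$, so $S$ satisfies $x^2=1$ and is elementary abelian. It contains $O_2(\bar G)$, hence centralizes it, hence equals it. Thus $S$ is normal and elementary abelian, and $\bar G/S$ is a $3$-group satisfying $x^6=1$, hence $x^3=1$. So $\bar G\in\mathfrak A_2\mathcal V_3$, which is (H). By Theorem~\ref{thm:main}, $T_6$ has no model companion. \qed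

\section{Abelian $\mathfrak B$: proof of Theorem~\ref{thm:products}}\label{sec:abelian}

Local finiteness is Lemma~\ref{lem:structure}(a). If $\mathfrak B$ is not abelian, its class is some $c\ge2$, and Theorem~\ref{thm:main} applies to $\mathfrak V=\mathfrak A_p\mathfrak B$, for which (H) holds because a variety is closed under quotients. So let $\mathfrak B$ be abelian, and let $e$ be its exact exponent, the order of its relatively free group of rank one. Then $\mathbb Z/e\in\mathfrak B\subseteq\mathfrak A_e$, and every group in $\mathfrak A_e$ is a quotient of a direct sum of copies of $\mathbb Z/e$, so $\mathfrak B=\mathfrak A_e$. Put $\mathfrak X=\mathfrak A_p\mathfrak A_e$; extensions, amalgams and e.c.\ groups now refer to $\mathfrak X$. We verify the hypothesis of Proposition~\ref{prop:criterion}. If $e=1$, the groups in $\mathfrak X$ are the $\mathbb F_p$-spaces, $B$ and $M$ are amalgamated over $A$ by $(B\oplus M)/\{(a,-a):a\in A\}$, and the hypothesis holds vacuously. Let $e\ge2$. Now amalgamation can fail.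

\begin{example}\label{ex:noamalgam}
Let $p=3$, $e=2$, and let $A=\mathbb F_3^2$ have basis $a_1,a_2$. Let $B=A\rtimes\langle t\rangle$ with $ta_1=a_1$, $ta_2=-a_2$, and let $C=A\rtimes\langle t'\rangle$ with $t'$ interchanging $a_1$ and $a_2$. In a finite amalgam $D$ the group $P_D$ is abelian, so the actions of $t$ and $t'$ on $A\le V_D$ would commute. But $tt'a_1=-a_2$ and $t'ta_1=a_2$.
\end{example}

\subsection*{When two extensions amalgamate.}
Fix a finite $A\in\mathfrak X$. For a finite extension $C$ of $A$ we have $V_A\le V_C$ and $P_A\le P_C$, and $P_C$ is abelian of exponent dividing $e$. For $\gamma\in\hat P_C$ write $V_C^\gamma=(F\otimes V_C)^\gamma$. We say that a character is \emph{over} a character of a subgroup if it restricts to it. The extension $C$ splits each vector $x\in V_A^\alpha$ into components $x_\gamma\in V_C^\gamma$, where by (W2) only characters $\gamma$ over $\alpha$ contribute, and at least one such $\gamma$ exists. We record the kernels of the component maps: for $\gamma\in\hat P_C$ over $\alpha\in\hat P_A$ let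
\[
K_\gamma=\{x\in V_A^\alpha:x_\gamma=0\},
\]
an $F$-subspace of $V_A^\alpha$. If $A\le C\le D$ are finite, then (W1) and (W2) give
\begin{equation}\label{eq:refine}
K_\gamma=\bigcap\{K_\rho:\rho\in\hat P_D\text{ over }\gamma\}.
\end{equation}

\begin{lemma}\label{lem:amalgam}
Finite extensions $B,C$ of $A$ are amalgamable over $A$ if and only if for every $\alpha\in\hat P_A$:
\begin{enumerate}
\item[(i)] $\bigcap_\gamma(K_\beta+K_\gamma)=K_\beta$ for each $\beta\in\hat P_B$ over $\alpha$;
\item[(ii)] $\bigcap_\beta(K_\beta+K_\gamma)=K_\gamma$ for each $\gamma\in\hat P_C$ over $\alpha$.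
\end{enumerate}
In the intersections, $\beta$ and $\gamma$ range over the characters of $P_B$ and $P_C$ over $\alpha$.
\end{lemma}

In Example~\ref{ex:noamalgam} the spaces $K_\beta$ are $\langle a_2\rangle$ and $\langle a_1\rangle$, the spaces $K_\gamma$ are $\langle a_1-a_2\rangle$ and $\langle a_1+a_2\rangle$, every sum $K_\beta+K_\gamma$ is $A$, and both conditions fail.

\begin{proof}
\emph{Necessity.} Let $D$ be an amalgam. Replacing it by the subgroup generated by the images of $B$ and $C$, we may assume that $D$ is finite, and we regard $B$ and $C$ as subgroups of $D$ containing $A$. Let $\beta$ be over $\alpha$. If $\rho\in\hat P_D$ is over $\beta$, then $\rho|_{P_C}$ is over $\alpha$, and \eqref{eq:refine} shows that $K_\rho$ contains both $K_\beta$ and $K_{\rho|_{P_C}}$. Hence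
\[
K_\beta\subseteq\bigcap_\gamma(K_\beta+K_\gamma)\subseteq\bigcap_{\rho\text{ over }\beta}\big(K_\beta+K_{\rho|_{P_C}}\big)\subseteq\bigcap_{\rho\text{ over }\beta}K_\rho=K_\beta .
\]
This is (i), and exchanging $B$ and $C$ gives (ii).

\emph{Sufficiency.} We glue $P_B$ to $P_C$ along $P_A$ and then, for each character of the resulting group, glue the two relevant weight spaces along $V_A^\alpha$. By Lemma~\ref{lem:structure}(d), write $A=V_A\rtimes P_A$, $B=V_B\rtimes P_B$ and $C=V_C\rtimes P_C$ with complements $P_B,P_C$ containing the complement $P_A$. Let $P=(P_B\times P_C)/\{(a,a^{-1}):a\in P_A\}\in\mathfrak A_e$. The groups $P_B$ and $P_C$ embed in $P$, the embeddings agree on $P_A$, and the characters of $P$ are the pairs $(\beta,\gamma)$ that agree on $P_A$. For such a pair over $\alpha$ let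
\[
W^{\beta\gamma}=(V_B^\beta\oplus V_C^\gamma)/\{(x_\beta,-x_\gamma):x\in V_A^\alpha\},
\]
with $P$ acting by the character $(\beta,\gamma)$, and let $W=\bigoplus W^{\beta\gamma}$. Define $\iota_B:F\otimes V_B\to W$ and $\iota_C:F\otimes V_C\to W$ by letting the $(\beta,\gamma)$-coordinates of $\iota_B(b)$ and $\iota_C(d)$ be the classes $[b_\beta,0]$ and $[0,d_\gamma]$. An element $t\in P_B$ multiplies both $b_\beta$ and $W^{\beta\gamma}$ by $\beta(t)$, so $\iota_B$ is $P_B$-equivariant; in the same way $\iota_C$ is $P_C$-equivariant. For $x\in V_A^\alpha$ we have $[x_\beta,0]=[0,x_\gamma]$ if $(\beta,\gamma)$ is over $\alpha$, and both classes are $0$ otherwise; so $\iota_B$ and $\iota_C$ agree on $F\otimes V_A$.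

Suppose that $\iota_B(b)=0$, and fix $\beta$ over $\alpha$. For every $\gamma$ over $\alpha$ we have $[b_\beta,0]=0$ in $W^{\beta\gamma}$, so there is $x(\gamma)\in K_\gamma$ with $x(\gamma)_\beta=b_\beta$. Fix one such vector $x=x(\gamma_0)$. For every $\gamma$ we have $x-x(\gamma)\in K_\beta$, so $x\in K_\beta+K_\gamma$. By (i), $x\in K_\beta$, that is, $b_\beta=x_\beta=0$. So $\iota_B$ is injective, and the same argument with (ii) shows that $\iota_C$ is injective. Regard $W$ as an $\mathbb F_pP$-module. Then $B$ and $C$ embed in $D=W\rtimes P\in\mathfrak X$, and the embeddings agree on $V_A$ and on $P_A$, hence on $A$.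
\end{proof}

A character $\gamma$ with $K_\gamma=V_A^\alpha$ does not change the intersection in (i), if an empty intersection is read as $V_A^\alpha$, and it satisfies (ii) trivially. So define
\[
\mathcal K_\alpha(C)=\{K_\gamma:\gamma\in\hat P_C\text{ over }\alpha,\ K_\gamma\ne V_A^\alpha\}.
\]

\begin{corollary}\label{cor:invariant}
Let $B,C,C_0$ be finite extensions of $A$ with $\mathcal K_\alpha(C)=\mathcal K_\alpha(C_0)$ for all $\alpha\in\hat P_A$. Then $B,C$ are amalgamable over $A$ if and only if $B,C_0$ are.
\end{corollary}

\subsection*{Realizing the invariant in a group of bounded order.}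
Since $F\otimes V_A$ is finite, the families $\mathcal K_\alpha(C)$ take finitely many values. We need a group $C_0$ of bounded order with the same families as $C$ that lies, together with $C$, in a common extension. By \eqref{eq:refine}, a subgroup of $C$ sees only intersections of the spaces $K_\gamma$, unless it separates the characters with different $K_\gamma$. We therefore adjoin, as in Example~\ref{ex:abelian}, a group $E$ of bounded order that acts on $V_C^\gamma$ by a character depending only on $\gamma|_{P_A}$ and $K_\gamma$. The scalars are available only on $V'=F\otimes V_C$, and the weights of the new group are read off from $F\otimes_{\mathbb F_p}V'$, which involves $f$ Frobenius twists of $V'$. The next lemma keeps track of them; if $e$ divides $p-1$, then $f=1$ and there is nothing to track.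

\begin{lemma}\label{lem:twist}
Let $R$ be a finite abelian group of exponent dividing $e$ and $Y$ an $FR$-module. Make $F\otimes_{\mathbb F_p}Y$ an $FR$-module with $F$ acting on the first factor and $R$ on the second, and for $0\le i<f$ define $\pi_i:F\otimes_{\mathbb F_p}Y\to Y$ by $\mu\otimes y\mapsto\mu^{p^i}y$. For $x\in F\otimes_{\mathbb F_p}Y$ and $\chi\in\hat R$, we have $x_\chi=0$ if and only if $\pi_i(x)_{\chi^{p^i}}=0$ for all $0\le i<f$.
\end{lemma}

\begin{proof}
The map $\pi_i$ is additive, commutes with $R$ and satisfies $\pi_i(\mu x)=\mu^{p^i}\pi_i(x)$. So it sends the weight space of $\chi$ into $Y^{\chi^{p^i}}$. As $\chi\mapsto\chi^{p^i}$ is a permutation of $\hat R$, it follows that $\pi_i(x)_{\chi^{p^i}}=\pi_i(x_\chi)$. It remains to see that the kernels of the $\pi_i$ intersect in $0$. Write $x=\sum_{j<f}\zeta^j\otimes y_j$, using the basis $1,\zeta,\dots,\zeta^{f-1}$ of $F$ over $\mathbb F_p$. Then $\pi_i(x)=\sum_j(\zeta^{p^i})^jy_j$. The elements $\zeta^{p^i}$, $0\le i<f$, are distinct, so the Vandermonde matrix $\big((\zeta^{p^i})^j\big)$ is invertible over $F$, and $\pi_i(x)=0$ for all $i$ forces every $y_j=0$.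
\end{proof}

\begin{lemma}\label{lem:small}
There is an integer $k=k(A)$ such that every finite extension $C$ of $A$ has a finite extension $C'$ containing a subgroup $C_0\ge A$ with $|C_0|\le k$ and $\mathcal K_\alpha(C_0)=\mathcal K_\alpha(C)$ for all $\alpha\in\hat P_A$.
\end{lemma}

\begin{proof}
\emph{Labels.} Let $\mathcal L$ be the finite set of pairs $(\alpha,K)$ with $\alpha\in\hat P_A$ and $K$ an $F$-subspace of $V_A^\alpha$. The \emph{label} of $\gamma\in\hat P_C$ is $\ell_\gamma=(\gamma|_{P_A},K_\gamma)\in\mathcal L$. Let $\Phi$ be the bijection $\mu\otimes y\mapsto\mu^p\otimes y$ of $V'=F\otimes V_C$. It is additive, commutes with $P_C$, satisfies $\Phi(\mu x)=\mu^p\Phi(x)$ and preserves $F\otimes V_A$. Hence it maps $V_C^\gamma$ onto $V_C^{\gamma^p}$ and $V_A^\alpha$ onto $V_A^{\alpha^p}$, it satisfies $(\Phi x)_{\gamma^p}=\Phi(x_\gamma)$, and so $\Phi K_\gamma=K_{\gamma^p}$. The rule $\Phi(\alpha,K)=(\alpha^p,\Phi K)$ defines a permutation of $\mathcal L$ with $\ell_{\gamma^p}=\Phi\ell_\gamma$.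

\emph{The groups.} Let $E=(\mathbb Z/e)^{\mathcal L}$, and for $\ell\in\mathcal L$ let $\eta(\ell)\in\hat E$ send $t$ to $\zeta^{t_\ell}$. Let $E$ act on the summand $V_C^\gamma$ of $V'$ by the character $\eta(\ell_\gamma)$. This action commutes with that of $P_C$. Write $A=V_A\rtimes P_A$ and $C=V_C\rtimes P_C$ with $P_A\le P_C$, regard $V'$ as an $\mathbb F_p$-space, and let $C'=V'\rtimes(P_C\times E)\in\mathfrak X$, a finite extension of $C$. Let $P_0=P_A\times E$ and $V_0=\sum_{t\in E}tV_A$, a $P_0$-invariant subgroup of $V'$, and put $C_0=V_0\rtimes P_0$. Then $A\le C_0\le C'$ and $|C_0|\le k:=|V_A|^{|E|}\,|P_A|\,|E|$, which depends only on $A$.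

\emph{The spaces $K$ for $C_0$.} The characters of $P_{C_0}=P_0$ over $\alpha$ are the pairs $(\alpha,\varepsilon)$ with $\varepsilon\in\hat E$. Let $x=\sum_j\mu_j\otimes a_j\in V_A^\alpha$ with $a_j\in V_A$. By (W1) its component $x_{(\alpha,\varepsilon)}$ may be computed in $F\otimes_{\mathbb F_p}V'\supseteq F\otimes V_0$, and we apply Lemma~\ref{lem:twist} with $R=P_0$ and $Y=V'$. Here $\pi_i(x)=\sum_j\mu_j^{p^i}(1\otimes a_j)=\Phi^i(x)$, where on the right $x$ is read as an element of $F\otimes V_A\subseteq V'$. The weight space of $V'$ for $(\alpha^{p^i},\varepsilon^{p^i})$ is the direct sum of those $V_C^\gamma$ with $\gamma|_{P_A}=\alpha^{p^i}$ and $\eta(\ell_\gamma)=\varepsilon^{p^i}$. Each $\gamma$ over $\alpha^{p^i}$ is $\delta^{p^i}$ for a unique $\delta\in\hat P_C$, which is over $\alpha$, and then $\ell_\gamma=\Phi^i\ell_\delta$ and $(\Phi^ix)_\gamma=\Phi^i(x_\delta)$. Therefore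
\[
K_{(\alpha,\varepsilon)}=\bigcap\big\{K_\delta:\ \delta\text{ over }\alpha,\ \eta(\Phi^i\ell_\delta)=\varepsilon^{p^i}\text{ for some }0\le i<f\big\}.
\]
Suppose that $\delta$, with $i$, and $\delta'$, with $j\ge i$, both occur here. Then $\eta(\Phi^j\ell_{\delta'})=\eta(\Phi^i\ell_\delta)^{p^{j-i}}$. Evaluate at the unit vector of $E$ in the coordinate $\Phi^j\ell_{\delta'}$. The left side is $\zeta$, and $\zeta\ne1$ because $e\ge2$. The right side is $1$ unless $\Phi^i\ell_\delta=\Phi^j\ell_{\delta'}$, so this equality holds and $\zeta=\zeta^{p^{j-i}}$. Then $f$ divides $j-i$, so $i=j$, $\ell_\delta=\ell_{\delta'}$ and $K_\delta=K_{\delta'}$. Thus $K_{(\alpha,\varepsilon)}$ is either $V_A^\alpha$, when no $\delta$ occurs, or one of the spaces $K_\delta$. Conversely, each $\delta$ over $\alpha$ occurs for $\varepsilon=\eta(\ell_\delta)$ with $i=0$, so $K_\delta=K_{(\alpha,\eta(\ell_\delta))}$. Hence $\mathcal K_\alpha(C_0)=\mathcal K_\alpha(C)$.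
\end{proof}

\begin{proof}[End of the proof of Theorem~\ref{thm:products}]
Let $A\le B$ be finite, let $k=k(A)$ be as in Lemma~\ref{lem:small}, and let $M\ge A$ be e.c.\ and not amalgamable with $B$ over $A$. Let $\mathbf a$ enumerate $A$. Then $M$ forbids $\exists\mathbf y\,\Delta_B(\mathbf a,\mathbf y)$, so by Lemma~\ref{lem:compact} some finite $C$ with $A\le C\le M$ forbids it. Every finite $C_1$ with $C\le C_1\le M$ also forbids it, so $C_1$ is not amalgamable with $B$ over $A$. By Lemma~\ref{lem:small} and Corollary~\ref{cor:invariant}, such a $C_1$ has an extension containing a group $C_0\ge A$ of order at most $k$ that is not amalgamable with $B$ over $A$.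

The obstruction $C_0$ has bounded order but lies outside $M$; existential closedness brings it inside. Let $\Theta(\mathbf a)$ be the disjunction of the formulas $\exists\mathbf y\,\Delta_{C_0}(\mathbf a,\mathbf y)$ over the finitely many types, up to isomorphism over $A$, of extensions $C_0$ of $A$ of order at most $k$ that are not amalgamable with $B$ over $A$. It is equivalent to an existential formula, and we have shown that no $C_1$ as above forbids it. If $M$ forbade $\Theta(\mathbf a)$, then by Lemma~\ref{lem:compact} a finite subgroup $C_2\ge A$ of $M$ would forbid it, and so would $C_1=\langle C,C_2\rangle$. Hence $M$ does not forbid $\Theta(\mathbf a)$, and being e.c.\ it satisfies $\Theta(\mathbf a)$. So $M$ contains a subgroup of order at most $k$ containing $A$ that is not amalgamable with $B$ over $A$, and Proposition~\ref{prop:criterion} shows that the theory of $\mathfrak X$ has a model companion.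
\end{proof}

\begin{thebibliography}{9}

\bibitem{Hall}
M.~Hall, \emph{Solution of the Burnside problem for exponent six}, Illinois J. Math. \textbf{2} (1958).

\bibitem{IMT}
Yawara Ishida, Ryosuke Mizuno and Kota Takeuchi, \emph{Existence of a Model Companion for Groups of Exponent 3}, arXiv:2609.30061 (2026).

\bibitem{LW}
Levi and van der Waerden, 1933.

\bibitem{Robinson}
Robinson, \emph{A Course in the Theory of Groups}.

\end{thebibliography}
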